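# Contradicting a set block by block: a dispersive set that is not AEWG

## 1. Disagreeing with the even numbers on factorial blocks

Let $C$ be the set of even numbers, so $C(m)=1$ exactly when $m$ is even. Cut $\{1,2,3,\dots\}$ into the blocks
$$J_n=[n!,(n+1)!)\quad(n\ge 1),\qquad J_1=\{1\},\quad J_2=\{2,\dots,5\},\quad J_3=\{6,\dots,23\},\quad J_4=\{24,\dots,119\}.$$
Suppose somebody hands us the string $\beta=1011$ and asks for a longer string that looks as little like $C$ as possible. Append $00$, which fills the positions up to $5$. Then on $J_3$ write the exact opposite of $C$: a $0$ at even positions, a $1$ at odd positions. The result has length $24$. It agrees with $C$ at the positions $0,1,2,5$ and nowhere else, so it disagrees on $20$ of $24$ places. Whatever $\beta$ of length at most $6$ we had received, at most $6$ agreements would have been possible, so the disagreement would have been at least $18/24$. On the block $J_n$ the same trick gives disagreement at least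
$$\frac{(n+1)!-n!}{(n+1)!}=\frac{n}{n+1}.$$
So a set $G$ that is opposite to $C$ on infinitely many blocks disagrees with $C$ on a set of upper density $1$.

Now suppose we know only that $C$ is the set of even numbers or the set of odd numbers, and we do not know which. On one block we cannot oppose both candidates: the opposite of one is the other. But we can use two blocks. Be opposite to the evens on $J_3$ and opposite to the odds on $J_4$. If $C$ is the evens, there are at most $6$ agreements below $24$. If $C$ is the odds, there are at most $24$ agreements below $120$. Either way there is a long initial segment on which we disagree with $C$ at least three quarters of the time, and we never had to find out which candidate was the true one.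

How little about $C$ must one know in order to contradict it in this way? The problem of this talk is a precise form of that question.

## 2. Coarse distance, dispersive degrees and relative weak genericity

We identify a set $A\subseteq\omega$ with its characteristic function. Lebesgue measure on $2^\omega$ is $\mu$, and "almost every", "almost no" refer to $\mu$. The list $(\Phi_e)$ contains all Turing functionals, with oracles in $\omega^\omega$ (sets being $0$-$1$-valued functions), and $\varphi_e$ is the $e$th partial computable function. A set is $\Sigma^0_1(Z)$ if it is c.e. relative to $Z$.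

**Definition 1 (coarse distance).** The upper (lower) asymptotic density of $S\subseteq\omega$ is $\limsup_n|S\cap[0,n)|/n$ (respectively $\liminf_n$). Sets are coarsely similar if their symmetric difference has density $0$. On the set $\mathcal S$ of coarse similarity classes $[A]$, $\delta([A],[B])$ is the upper density of $\{m:A(m)\ne B(m)\}$.

Upper density is subadditive, so $\delta$ is a well-defined metric, and $\delta\le1$. In Section 1 we saw that $\delta([G],[C])=1$ if $G$ is opposite to $C$ on infinitely many blocks $J_n$.

**Definition 2 (the set $\bar{\mathbf d}$ and dispersive degrees).** Let $\mathbf d$ be a Turing degree. A set $A$ is coarsely $\mathbf d$-computable at density $r\in[0,1]$ if some $C\le_T\mathbf d$ agrees with $A$ on a set of lower density at least $r$. Let $\gamma_{\mathbf d}(A)$ be the supremum of these $r$, and let $\bar{\mathbf d}=\{[A]:\gamma_{\mathbf d}(A)=1\}$. The distance $H(\mathbf d,\mathbf e)$ is the Hausdorff distance of $\bar{\mathbf d}$ and $\bar{\mathbf e}$ in $(\mathcal S,\delta)$, that is, the larger of $\sup_{x\in\bar{\mathbf d}}\inf_{y\in\bar{\mathbf e}}\delta(x,y)$ and $\sup_{y\in\bar{\mathbf e}}\inf_{x\in\bar{\mathbf d}}\delta(x,y)$.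 A degree $\mathbf a$ is dispersive if $H(\mathbf a,\deg(B))=1$ for almost every $B$. A set is dispersive if its degree is.

For example, $\{n!:n\in\emptyset'\}$ is not computable, but it has density $0$, so its class is $[\emptyset]$, which lies in every $\bar{\mathbf d}$. If $C\le_T\mathbf d$ then $[C]\in\bar{\mathbf d}$. It is known that $H$ takes only the values $0,\frac12,1$; we shall not use this.

**Definition 3 (weak genericity, AEWG).** A set $W\subseteq2^{<\omega}$ is dense if every string has an extension in $W$. A set $G$ is weakly 1-$Z$-generic if for every dense $\Sigma^0_1(Z)$ set $W$ there is $m$ with $G\upharpoonright m\in W$. "Weakly 1-generic" means weakly 1-$\emptyset$-generic. A set $B$ is AEWG if almost every set computes a set that is weakly 1-$B$-generic. A degree is AEWG if it contains an AEWG set.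

We use the same words with a function $f\in\omega^\omega$ in place of $Z$. As an example, a weakly 1-generic $G$ is not computable: for computable $C$ the set of strings that are not initial segments of $C$ is dense and c.e. Note that
$$\text{if } B\le_TA,\text{ then every weakly 1-}A\text{-generic set is weakly 1-}B\text{-generic,}\tag{1}$$
because every $\Sigma^0_1(B)$ set is $\Sigma^0_1(A)$. Hence weak 1-$A$-genericity, and being AEWG, depend only on the degree.

It is known that every AEWG degree is dispersive; a short argument comes in Section 3. The question, from Xuanheng Zhao, "Almost-everywhere computation of weak generics relative to r.e. sets", arXiv:2609.17994 (2026), is whether a set can be dispersive without being AEWG. The answer is yes.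

**Theorem 1.** There is a set $A$ such that

* (i) $H(\deg A,\deg X)=1$ for every $X$ that computes a weakly 1-generic set, hence for almost every $X$; so $A$ is dispersive;
* (ii) almost no set computes a weakly 1-$A$-generic set; so $A$ is not AEWG.

Two more notions enter the sharper statements.

**Definition 4 (DNC, computably dominated).** A total function $d$ is DNC if $d(e)\ne\varphi_e(e)$ whenever $\varphi_e(e)\downarrow$. A set $A$ is computably dominated if every $A$-computable function is majorized by a computable one.

No computable function is DNC: if $d=\varphi_e$ is total then $d(e)=\varphi_e(e)$. Computable sets are computably dominated. A weakly 1-generic $G$ is not. Indeed $G$ is infinite, since it meets the dense sets $\{\sigma1:|\sigma|\ge N\}$. Let $u(m)$ be the least $k>m$ with $G(k)=1$. For computable $t$, the set $\{\sigma0^{t(|\sigma|)+1}:\sigma\in2^{<\omega}\}$ is dense and c.e., and if $G$ meets it at $\sigma$ then $u(|\sigma|)>t(|\sigma|)$.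

**Theorem 2.** (a) There are $2^{\aleph_0}$ many degrees as in Theorem 1, and $A$ can be taken computably dominated. (b) For every AEWG set $Z$ there is $A>_TZ$ that is dispersive but not AEWG.

**Theorem 3.** (a) No set that computes a DNC function is AEWG. (b) For computably dominated $A$ the following are equivalent:

1. $A$ is AEWG.
2. For every computable $b:\omega\to\omega\setminus\{0\}$, almost every $X$ computes $g\in\prod_nb(n)$ that is infinitely often equal to each $A$-computable function in $\prod_nb(n)$.
3. $A$ computes no DNC function.
4. Every weakly 1-generic set is weakly 1-$A$-generic.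

Here $g\in\prod_nb(n)$ means $g(n)<b(n)$ for all $n$. The equivalence of 3 and 4 for computably dominated sets is due to Stephan and Yu; a proof is included below.

## 3. Guess lists

The two-candidate trick of Section 1 deserves a name. It will be the only route to dispersiveness that we use.

**Definition 5 (guess list).** Let $Z$ be a set. A $Z$-guess list is a $Z$-computable sequence $(\theta_i)_{i\in\omega}$ of finite functions with nonempty domains $E_i\subseteq\omega\setminus\{0\}$ such that $\min E_i\ge i$ and $\theta_i(n)\in2^{J_n}$ for $n\in E_i$. It catches $C$ if for every $i$ there is $n\in E_i$ with $C\upharpoonright J_n=\theta_i(n)$.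

For example, let $E_i=\{2i+1,2i+2\}$, let $\theta_i(2i+1)$ be the evens restricted to $J_{2i+1}$ and $\theta_i(2i+2)$ the odds restricted to $J_{2i+2}$. This $\emptyset$-guess list catches both the evens and the odds.

**Lemma 1.** Let $A,Z$ be sets such that every set $C\le_TA$ is caught by some $Z$-guess list. Let $G$ be weakly 1-$Z$-generic and $G\le_TX$. Then $\delta([G],[C])=1$ for every $C\le_TA$, and $H(\deg A,\deg X)=1$.

*Proof.* **Step 1: $G$ opposes $C$ on infinitely many blocks.** Let $(\theta_i)$ be a $Z$-guess list catching $C\le_TA$. For $N\in\omega$ let $V_N$ be the set of strings $\alpha$ such that for some $i\ge N$ and all $n\in E_i$, $J_n\subseteq\operatorname{dom}\alpha$ and $\alpha\upharpoonright J_n$ is the bitwise complement of $\theta_i(n)$. This set is $\Sigma^0_1(Z)$. It is dense: given $\beta$, take $i\ge\max(N,|\beta|)$. Every position in a block $J_n$ with $n\in E_i$ is at least $n!\ge n\ge i\ge|\beta|$, and different blocks are disjoint, so $\beta$ can be extended to a string with the required values on all these blocks at once. Hence $G$ has an initial segment in $V_N$, witnessed by some $i\ge N$. As $C$ is caught, $\theta_i(n)=C\upharpoonright J_n$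 for some $n\in E_i$. For this $n\ge i\ge N$, $G\upharpoonright J_n$ is the complement of $C\upharpoonright J_n$. Since $N$ was arbitrary, there are infinitely many such $n$.

**Step 2: the density.** For each such $n$ the sets $G$ and $C$ agree on at most $n!$ of the $(n+1)!$ numbers below $(n+1)!$, which is a fraction of at most $1/(n+1)$. So $\delta([G],[C])=1$.

**Step 3: from $A$-computable sets to all of $\bar{\mathbf a}$.** Let $\mathbf a=\deg A$ and $\mathbf x=\deg X$. Then $[G]\in\bar{\mathbf x}$ since $G\le_TX$. Let $[Y]\in\bar{\mathbf a}$ and $\eta>0$. As $\gamma_{\mathbf a}(Y)=1$, some $C\le_TA$ agrees with $Y$ on a set of lower density at least $1-\eta$, so $\delta([Y],[C])\le\eta$. By the triangle inequality $\delta([G],[Y])\ge\delta([G],[C])-\delta([C],[Y])\ge1-\eta$. So $\delta([G],[Y])=1$ for all $[Y]\in\bar{\mathbf a}$, and $H(\mathbf a,\mathbf x)\ge1$. Since $\delta\le1$, equality holds. $\square$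

With $Z=A$ the hypothesis is trivially true: for $C\le_TA$ put $E_i=\{i+1\}$ and $\theta_i(i+1)=C\upharpoonright J_{i+1}$. So if $A$ is AEWG then $A$ is dispersive. For a dispersive set that is not AEWG, this trivial list is too expensive: we want $\emptyset$-guess lists for sets $C$ that are not computable.

## 4. Almost every set computes a weakly 1-generic set

This section supplies the "hence for almost every $X$" in Theorem 1. The result goes back to Martin and Kurtz.

**Lemma 2.** Almost every $X$ computes a weakly 1-generic set.

*Proof.* **Step 1: almost every $X$ computes a function not majorized by any computable function.** The purpose is to beat each $\varphi_e$ at one argument, while risking divergence only on a small set of $X$. Fix $c\in\omega$. Let $m_e=c+e+1$, and let $R_{e,1},\dots,R_{e,2^{m_e}}$ be the cylinders given by the strings of length $m_e$. Let $k_{e,1}=0$. Let $k_{e,i+1}$ be defined if and only if $k_{e,i}$ is defined and $\varphi_e(\langle e,k_{e,i}\rangle)\downarrow$; in that case let it be the least number exceeding both $k_{e,i}$ and the number of steps of that computation. The relation $k=k_{e,i}$ is decidable, because if it holds then all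 computations that led to it take fewer than $k$ steps. For $X\in R_{e,i}$ put
$$g^X(\langle e,k\rangle)=\begin{cases}\varphi_e(\langle e,k\rangle)+1&\text{if }k=k_{e,i},\\0&\text{otherwise,}\end{cases}$$
possibly undefined in the first case. For each $e$ there is at most one $i$ such that $k_{e,i}$ is defined and $\varphi_e(\langle e,k_{e,i}\rangle)\uparrow$, since then $k_{e,i+1}$ and all later ones are undefined. So $g^X$ is total outside a set of measure at most $\sum_e2^{-m_e}=2^{-c}$. Suppose $g^X$ and $\varphi_e$ are total and $X\in R_{e,i}$. Then $k_{e,i}$ is defined, and $g^X(n)=\varphi_e(n)+1>\varphi_e(n)$ for $n=\langle e,k_{e,i}\rangle$. So $g^X\le_TX$ is majorized by no computable function. Let $c\to\infty$.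

**Step 2: if no computable function majorizes $g$, then $g$ computes a weakly 1-generic set.** The function $g$ tells us how long to wait. Let $(W_e)$ list the c.e. subsets of $2^{<\omega}$, with finite stages $W_{e,s}$ increasing in $s$. Let $\gamma_0=\emptyset$. At step $k$, look for the least $e\le k$ that has not acted and for which some $\gamma\succeq\gamma_k$ is in $W_{e,g(k)}$. If $e$ exists, let $\gamma_{k+1}=\gamma^\frown0$ for the least such $\gamma$, and say that $e$ acts. Otherwise let $\gamma_{k+1}=\gamma_k{}^\frown0$. Put $G=\bigcup_k\gamma_k\le_Tg$. If $e$ acts, $G$ has an initial segment in $W_e$. So we must show that $e$ acts whenever $W_e$ is dense.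

Suppose $W_e$ is dense and $e$ never acts. Each index acts at most once, so there is $k_0\ge e$ such that no $e'<e$ acts at a step $\ge k_0$. Let $t(\alpha)$ be the least $s$ such that $W_{e,s}$ contains an extension of $\alpha$; this is a total computable function since $W_e$ is dense. For $k\ge k_0$ we have $g(k)<t(\gamma_k)$, since otherwise $e$ or a smaller index would act at step $k$. It remains to bound $t(\gamma_k)$ without knowing $g$. Let $Q_{k_0}$ contain only the true pair consisting of $\gamma_{k_0}$ and the set of indices that acted before step $k_0$. Let $Q_{k+1}$ consist of all results of performing step $k$ from some $(\gamma,a)\in Q_k$ with $g(k)$ replaced by any number $<t(\gamma)$. The sets $Q_k$ are finite, uniformly computable, and contain the true pairs. So $g(k)<\max\{t(\gamma):(\gamma,a)\in Q_k\}$ for all $k\ge k_0$. The right side is computable in $k$, so after a finite modification a computable function majorizes $g$, a contradiction. $\square$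

## 5. Values to avoid

Now we look for a way to guarantee that a function $f$ is so hard to predict that almost no set computes a weakly 1-$f$-generic. For $e,n,v\in\omega$ let
$$U_{e,n,v}=\{X:\Phi_e^X(n+j)\downarrow=0\ (j<v),\ \Phi_e^X(n+v)\downarrow=1\}.$$
In words: from position $n$ on, $\Phi_e^X$ shows exactly $v$ zeros and then a one. These classes are uniformly $\Sigma^0_1$, and for fixed $e,n$ they are pairwise disjoint.

**Lemma 3.** If $f:\omega\to\omega$ satisfies $\mu(U_{e,n,f(n)})\le2^{-n}$ whenever $e\le n$, then almost no $X$ computes a weakly 1-$f$-generic set.

*Proof.* For each $N$ the set $W_N=\{\sigma0^{f(|\sigma|)}1:|\sigma|\ge N\}$ is dense and $\Sigma^0_1(f)$. If $\Phi_e^X$ is weakly 1-$f$-generic, it meets every $W_N$, and if it meets $W_N$ at $\sigma$ with $|\sigma|=n$, then $X\in U_{e,n,f(n)}$. So $X\in U_{e,n,f(n)}$ for infinitely many $n$. For $n\ge e$ these classes have measure at most $2^{-n}$, so by the Borel–Cantelli lemma the set of such $X$ is null. Take the union over $e$. $\square$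

The values that $f$ must avoid at $n$ are those in
$$\widehat D_n=\{v:\exists e\le n\ \ \mu(U_{e,n,v})>2^{-n}\}.$$
These sets are uniformly c.e., because $\mu(U_{e,n,v})>2^{-n}$ is seen at some finite stage of the enumeration of $U_{e,n,v}$. For one $e$, the classes $U_{e,n,v}$ are disjoint, so fewer than $2^n$ of them have measure above $2^{-n}$. Hence
$$|\widehat D_n|<p_0(n),\qquad\text{where }p_0(n)=(n+1)2^n.\tag{2}$$
As an example, let $\Phi_e$ be the identity functional. Then $\mu(U_{e,n,v})=2^{-(v+1)}$, so for $n\ge e$ this functional alone puts exactly the values $v\le n-2$ into $\widehat D_n$.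

So non-AEWG costs little: at each $n$, avoid fewer than $p_0(n)$ values. The bad values are only c.e., so we do not know when we have seen them all.

## 6. One block for all nodes, or one block per node

We want $f$ with $f(n)\notin\widehat D_n$ such that every $f$-computable set is caught by an $\emptyset$-guess list. The natural plan is to let $f(n)$ range over a large finite set of size $h(n)$, giving a finitely branching computable tree of candidates, and to use the pigeonhole principle. If $C=\Psi^f$, then $C\upharpoonright J_n$ has only $q(n)$ possible values, where
$$q(n)=|2^{J_n}|=2^{n\cdot n!}.$$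
So we can thin the tree, keeping a fraction of about $1/q(n)$ of the children at each node, until $\Psi^f\upharpoonright J_n$ has one fixed value.

**The first attempt.** Use one block at a time. Fix $n_0$ and thin the tree above the stem $\tau$ until all surviving nodes on some finite front $L_1$ give the same value on $J_{n_0}$. Next take a block $J_{n_1}$ and look above each $\lambda\in L_1$. Thinning above $\lambda$ yields a value $v(\lambda)$ on $J_{n_1}$, but the values for different $\lambda$ differ. To get one value for all of them we have to go back down and thin the tree between $\tau$ and $L_1$ a second time, now by the factor $q(n_1)$. The next block $J_{n_2}$ forces a third thinning of the same levels, and so on. The node $\tau$ has $h(|\tau|)$ children, a number fixed in advance, while the factor lost at $\tau$ is at least $q(n_0)q(n_1)q(n_2)\cdots$. That is where the attempt stops.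

Cleverer bookkeeping does not help here, because single guesses cannot suffice.

**Remark 1.** Let $h$ be computable, and let $f$ satisfy $f(n)<h(n)$ and $f(n)\notin\widehat D_n$ for all $n$. Then some $C\le_Tf$ is caught by no $\emptyset$-guess list in which all $E_i$ are singletons. To see this, let $m(n)$, for $n\ge1$, be the largest $m\le n$ such that there are at most $q(n)$ strings $\rho$ of length $m$ with $\rho(i)<h(i)$ for $i<m$. Then $m(n)$ is computable and tends to infinity. Let $C\upharpoonright J_n$ be a code of $f\upharpoonright m(n)$ under a uniformly computable injection of these strings into $2^{J_n}$. If a list with $E_i=\{n_i\}$ caught $C$, we could decode $f\upharpoonright m(n_i)$ from $\theta_i(n_i)$ for every $i$, and since $n_i\ge i$, $f$ would be computable. Then weakly 1-$f$-generic would mean weakly 1-generic, and Lemma 2 would contradict Lemma 3.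

**One block per node.** The way out is the trick with evens and odds: give different nodes different blocks. A guess list may have many guesses in one round as long as they concern different blocks. So fix a numbering of all strings and assign to the node $\rho$ its own block $J_{n(\rho)}$. To settle $\Psi^f\upharpoonright J_{n(\rho)}$ for paths through $\rho$, thin only above $\rho$. The levels below $\rho$ are not touched again, and the factor lost at a node of length $m\ge|\rho|$ is $q(n(\rho))$, which can be bounded in terms of $m$ before $h(m)$ is chosen.

Here are the parameters. Let $\mathrm{Seq}$ be the set of finite strings $\rho$ of natural numbers with $\rho(i)<h(i)$ for $i<|\rho|$, where $h$ is defined recursively as follows. Let $S_m$ be the number of $\rho\in\mathrm{Seq}$ with $|\rho|\le m$; it depends only on $h(0),\dots,h(m-1)$. Put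
$$K(m)=q(S_m)\ge2,\qquad h(m)=p_0(m)\,K(m)^{4^{m+2}}.\tag{3}$$
For instance $S_0=1$, $K(0)=q(1)=2$, $h(0)=2^{16}=65536$, $S_1=65537$, and $K(1)=q(65537)$ is already enormous. The functions $K$ and $h$ are computable, and $K$ is nondecreasing. Let $\rho\mapsto n(\rho)\in\{1,2,\dots\}$ be a computable numbering of $\mathrm{Seq}$ without repetition, in order of length. There is a string of each length below $|\rho|$, and the strings of length at most $|\rho|$ come first, so
$$|\rho|+1\le n(\rho)\le S_{|\rho|},\qquad q(n(\rho))\le K(|\rho|).\tag{4}$$
Finally let $D_n=\widehat D_n\cap[0,h(n))$. These sets are uniformly c.e., $|D_n|<p_0(n)$, and if $f(n)<h(n)$ and $f(n)\notin D_n$ for all $n$, then Lemma 3 applies to $f$.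

The exponent $4^{m+2}$ is a budget. Each step of the construction will divide the exponent at level $m$ by $4$. The stem after $s$ steps has length at least $s$, and a step affects only levels at or above the stem. So level $m$ keeps at least the exponent $4^{m+2-m}=16$ as long as it matters.

## 7. Conditions: bushy trees with few bad children

A "child" of $\rho$ is an immediate successor in the tree under discussion. Fix a set $Z$. For Theorem 1, and for part (a) of Theorem 2, it is $\emptyset$, and the reader may delete it everywhere on first reading. For part (b) of Theorem 2 it will be the given AEWG set.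

**Definition 6 (condition).** A condition of rank $s$ is $(T,B,\tau,p)$ where:

1. $T\subseteq\mathrm{Seq}$ is $Z$-computable and closed under prefixes, $\tau\in T$, $|\tau|\ge s$, and every element of $T$ is comparable with $\tau$. Write $T^\tau=\{\rho\in T:\rho\succeq\tau\}$.
2. $B\subseteq T^\tau$ is $\Sigma^0_1(Z)$ and upward closed in $T$, and $\tau\notin B$.
3. $p\ge1$ is $Z$-computable, and every $\rho\in T^\tau\setminus B$ has fewer than $p(|\rho|)$ children in $B$ and at least $p(|\rho|)K(|\rho|)^{4^{|\rho|+2-s}}$ children in $T$.

Say that $(T',B',\tau',p')$ extends $(T,B,\tau,p)$ if $T'\subseteq T$, $\tau'\succeq\tau$ and $B\cap T'^{\tau'}\subseteq B'$. An infinite path $f\in[T]$ avoids $B$ if no $f\upharpoonright k$ is in $B$.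

Here $T$ is the tree of candidates for $f$, $\tau$ is the part already decided, and $B$ is the set of bad strings. We cannot delete $B$ from $T$, since $B$ is only enumerable and $T$ must stay computable.

Extension is transitive. If the triple-primed data below are $T''\subseteq T'\subseteq T$ and $\tau''\succeq\tau'\succeq\tau$, then $T''^{\tau''}\subseteq T'^{\tau'}$, so $B\cap T''^{\tau''}\subseteq B'\cap T''^{\tau''}\subseteq B''$.

**Initial condition.** Let $T_0=\mathrm{Seq}$, $B_0=\{\rho\in\mathrm{Seq}:\exists i<|\rho|\ \rho(i)\in D_i\}$, $\tau_0=\emptyset$, and take $p_0$ from (2). This is a condition of rank $0$: clauses 1 and 2 are clear. If $\rho\notin B_0$ has length $m$, its children in $B_0$ are the $\rho^\frown v$ with $v\in D_m$, fewer than $p_0(m)$ of them, and it has $h(m)=p_0(m)K(m)^{4^{m+2}}$ children in $T_0$.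

**Extending the stem (E).** In a condition of rank $s$, $|\rho|\ge|\tau|\ge s$ for $\rho\in T^\tau$, so the exponent in clause 3 is at least $16$. Hence each $\rho\in T^\tau\setminus B$ has at least $p(|\rho|)(K(|\rho|)^{16}-1)\ge2$ children in $T\setminus B$. So there are $\tau'\succeq\tau$ in $T\setminus B$ of every length $\ge|\tau|$, and there are infinite paths avoiding $B$. For such $\tau'$, replace $T$ by $\{\rho\in T:\rho\text{ comparable with }\tau'\}$, $B$ by $\{\rho\in B:\rho\succeq\tau'\}$ and $\tau$ by $\tau'$. The strings above $\tau'$ keep all their children, so this is again a condition of rank $s$, and it extends the old one.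

**Lemma 4.** Let $c_0=(T_0,B_0,\tau_0,p_0)$ be the initial condition, and let $c_{s+1}=(T_{s+1},B_{s+1},\tau_{s+1},p_{s+1})$ be an extension of $c_s$ of rank $s+1$, for every $s$. Then $f=\bigcup_s\tau_s$ is a total function, and for every $s$, $f\in[T_s]$ and $f$ avoids $B_s$. Moreover almost no $X$ computes a weakly 1-$f$-generic set.

*Proof.* Since $|\tau_s|\ge s$, $f$ is total. For $t\ge s$ we have $\tau_t\in T_t\subseteq T_s$, so $f\in[T_s]$. Suppose $f\upharpoonright k\in B_s$. Take $t\ge s$ with $|\tau_t|\ge k$. Then $\tau_t\in B_s$, because $B_s$ is upward closed in $T_s$. As $c_t$ extends $c_s$ by transitivity, $\tau_t\in B_s\cap T_t^{\tau_t}\subseteq B_t$, which contradicts clause 2 for $c_t$. In particular $f\in[\mathrm{Seq}]$ avoids $B_0$, that is, $f(n)<h(n)$ and $f(n)\notin D_n$ for all $n$, and Lemma 3 applies. $\square$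

## 8. Settling a functional above a stem

The next lemma is the heart of the proof. It is stated for abstract "events" $C_n$ with labels, so that it can be used once for sets and once for functions. Think of $\rho\in C_n$ as "$\rho$ decides $\Psi^f\upharpoonright J_n$" and of the label as the decided value.

**Lemma 5.** Let $(T,B,\tau,p)$ be a condition of rank $s$ with $|\tau|\ge s+1$. For $n\ge1$ let $C_n\subseteq T^\tau$ be upward closed in $T$, let $\Lambda_n$ be a finite set with at most $q(n)$ elements, and let $\ell_n:C_n\to\Lambda_n$. Suppose that $C_n,\Lambda_n,\ell_n$ are $Z$-computable uniformly in $n$. Then there is an extension $(T',B',\tau',p')$ of rank $s+1$ such that one of the following holds.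

* (i) For some $n\ge1$, no $f\in[T']$ avoiding $B'$ has an initial segment in $C_n$.
* (ii) There are finite sets $P_0,P_1,\dots$ and $L_1,L_2,\dots$ of strings in $T'$ and labels $v(\rho)\in\Lambda_{n(\rho)}$ for $\rho\in\bigcup_iP_i$, all uniformly $Z$-computable, such that for every $i$: every $\rho\in P_i$ has $|\rho|\ge i$; every $\lambda\in L_{i+1}$ extends some $\rho\in P_i$ with $\lambda\in C_{n(\rho)}$ and $\ell_{n(\rho)}(\lambda)=v(\rho)$; and every $f\in[T']$ has an initial segment in $L_{i+1}$.

*Proof.* For $m\ge|\tau|$ write $g(m)=4^{m+2-s}$ and $p^*(m)=p(m)K(m)^{g(m)/2}$; for $m<|\tau|$ let $p^*(m)=1$. Since $|\tau|\ge s+1$ we have $g(m)\ge64$. Rank $s+1$ asks for the exponent $g(m)/4$.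

**Step 1: a closure operator, to say that an event is reached on many branches.** For $Y\subseteq T^\tau$ let $\mathrm{cl}(Y)$ be the least $Y'\subseteq T^\tau$ that contains $Y$ and contains every $\rho\in T^\tau$ having at least $p^*(|\rho|)$ children in $Y'$. A witness for $\rho$ is a finite tree $F\subseteq T^\tau$ with root $\rho$ (containing with $\sigma$ all strings between $\rho$ and $\sigma$) whose leaves lie in $Y$ and in which every nonleaf $\sigma$ has at least $p^*(|\sigma|)$ children in $F$. Then $\rho\in\mathrm{cl}(Y)$ if and only if $\rho$ has a witness. Indeed, by induction from the leaves down, every element of a witness is in $\mathrm{cl}(Y)$. Conversely, the set of strings with a witness contains $Y$ (take $F=\{\rho\}$), and it is closed under the rule: if at least $p^*(|\rho|)$ children of $\rho$ have witnesses, put these witnesses together and add the root $\rho$. So if $Y$ is $\Sigma^0_1(Z)$ then so is $\mathrm{cl}(Y)$.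

**Step 2: if some closure misses a string, make the event impossible.** Suppose that for some $n\ge1$ there is $\sigma\in T^\tau\setminus\mathrm{cl}(B\cup C_n)$. Put $\tau'=\sigma$, $p'=p^*$, $T'=\{\rho\in T:\rho\text{ comparable with }\sigma\}$, and let $B'$ be the upward closure in $T$ of $\mathrm{cl}(B\cup C_n)\cap T^\sigma$.

Then $|\sigma|\ge|\tau|\ge s+1$, $B'\subseteq T'^\sigma$ is $\Sigma^0_1(Z)$ and upward closed in $T'$, and $B\cap T'^\sigma\subseteq B'$. Also $\sigma\notin B'$, since the only prefix of $\sigma$ in $T^\sigma$ is $\sigma$ itself. For clause 3, let $\rho\in T'^\sigma\setminus B'$ and evaluate all functions at $|\rho|$. Since $\rho\notin B$, $\rho$ has at least $pK^g=p^*K^{g/2}\ge p^*K^{g/4}$ children in $T$, and these are all in $T'$. If a child of $\rho$ is in $B'$, then some prefix of that child extending $\sigma$ is in $\mathrm{cl}(B\cup C_n)$. This prefix is the child itself, since otherwise it would be a prefix of $\rho$ and $\rho$ would be in $B'$. So the children of $\rho$ in $B'$ are all in $\mathrm{cl}(B\cup C_n)$. As $\rho\notin\mathrm{cl}(B\cup C_n)$, there are fewer than $p^*$ of them. So we have an extension of rank $s+1$.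

Let $f\in[T']$ avoid $B'$. All its initial segments are comparable with $\sigma$, so $f$ extends $\sigma$. If $f\upharpoonright k\in C_n$ for some $k$, then, since $C_n$ is upward closed, we may take $k\ge|\sigma|$, and then $f\upharpoonright k\in C_n\cap T^\sigma\subseteq B'$, a contradiction. This is (i).

From now on suppose that
$$T^\tau=\mathrm{cl}(B\cup C_n)\quad\text{for all }n\ge1.\tag{5}$$

**Step 3: find a witness above each node, for the block that belongs to the node.** For $\rho\in T^\tau$ put $n=n(\rho)$ and search until finding either (a) that $\rho$ is enumerated in $B$, or (b) at least $p^*(|\rho|)$ children of $\rho$ in $T$ together with witnesses that they are in $\mathrm{cl}(B\cup C_n)$. The search halts: if $\rho\notin B$, then $\rho$ has at least $pK^g\ge p^*$ children in $T$, and by (5) all of them are in $\mathrm{cl}(B\cup C_n)$. In case (b), adding the root $\rho$ gives a witness $F$ for $\rho\in\mathrm{cl}(B\cup C_n)$ in which $\rho$ is not a leaf. The search verifies the leaves of $F$; so a leaf that is not in the decidable set $C_n$ has been seen in $B$.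

**Step 4: label the witness, to find either many branches with one value or a proof that $\rho$ is bad.** In case (b), label $F$ from the leaves down. A leaf $\sigma\in C_n$ gets the label $\ell_n(\sigma)$. Any other leaf gets the label $*$. A nonleaf $\sigma$ gets $*$ if at least $p(|\sigma|)$ of its children in $F$ are labelled $*$; otherwise it gets the most frequent label of $\Lambda_n$ among its children (the first one, in case of a tie). For a toy picture, let $p=2$, $p^*=9$ and $|\Lambda_n|=2$. If two of nine children are labelled $*$, so is $\sigma$. Otherwise at least eight children share two labels, and at least four have the same one.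

Two facts follow. First, every element labelled $*$ is in $B$. This holds for leaves, and if a nonleaf $\sigma$ has at least $p(|\sigma|)$ children labelled $*$, hence by induction in $B$, then $\sigma\in B$ by clause 3. Secondly, a nonleaf $\sigma$ with a label $v\in\Lambda_n$ has at least $(p^*(|\sigma|)-p(|\sigma|))/q(n)$ children in $F$ labelled $v$, since fewer than $p(|\sigma|)$ children are labelled $*$ and the others share at most $q(n)$ labels.

Call $\rho$ dead if the search ended with (a) or the label of $\rho$ is $*$. Then $\rho\in B$. Otherwise call $\rho$ live, and let $v(\rho)\in\Lambda_{n(\rho)}$ be its label.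

**Step 5: prune to the branches with the winning label, and count.** For live $\rho$ let $F_\rho$ be the set of $\sigma\in F$ such that all elements of $F$ from $\rho$ up to $\sigma$ have label $v(\rho)$. Let $\sigma\in F_\rho$ be a nonleaf of $F$, of length $m$. Then $m\ge|\rho|$, so by (4) and monotonicity $q(n(\rho))\le K(|\rho|)\le K(m)$. So the number of children of $\sigma$ in $F_\rho$ is at least
$$\frac{p^*(m)-p(m)}{K(m)}=\frac{p(m)\bigl(K(m)^{g(m)/2}-1\bigr)}{K(m)}\ \ge\ p(m)K(m)^{g(m)/2-2}\ \ge\ p(m)K(m)^{g(m)/4}.\tag{6}$$
The first inequality is $K^{g/2}-1\ge K^{g/2-1}$, true because $K\ge2$; the second is $g/2-2\ge g/4$, true because $g\ge8$. In particular such a $\sigma$ is not a leaf of $F_\rho$. So the leaves $\lambda$ of $F_\rho$ are leaves of $F$ with label $v(\rho)\ne*$, whence $\lambda\in C_{n(\rho)}$ and $\ell_{n(\rho)}(\lambda)=v(\rho)$. They properly extend $\rho$, since $\rho$ is not a leaf of $F$. For dead $\rho$ put $F_\rho=\{\rho\}$. All of this is $Z$-computable from $\rho$.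

**Step 6: graft the pruned trees.** Let $L_0=\{\tau\}$, let $P_i$ be the set of live elements of $L_i$, and let $L_{i+1}$ be the set of leaves of the trees $F_\rho$, $\rho\in P_i$. By induction each $L_i$ is a finite antichain of strings of length at least $|\tau|+i$. Let $T'$ consist of the prefixes of $\tau$ and all elements of $F_\rho$ for $\rho\in L_i$, $i\in\omega$. Let $B'=B\cap T'$, $\tau'=\tau$, $p'=p$.

We check that this is an extension of rank $s+1$. Clearly $T'\subseteq T$ is closed under prefixes and all its elements are comparable with $\tau$. It is $Z$-computable: elements of $F_\rho$ with $\rho\in L_i$ have length at least $i$, so a string of length $k$ that is not a prefix of $\tau$ is in $T'$ if and only if it is in $F_\rho$ for some $\rho\in L_i$ with $i\le k$. Clause 2 and the extension property are immediate from $B'=B\cap T'$, and $|\tau|\ge s+1$. For clause 3, note that a leaf of $F_\rho$, for live $\rho\in L_i$, belongs to $L_{i+1}$, where it is either dead or the nonleaf root of its own tree. So each $\sigma\in T'^\tau$ is either a nonleaf of $F_\rho$ for some live $\rho\in\bigcup_iL_i$, and then (6) applies to it, or a dead element of some $L_i$,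 and then it is in $B$. Let $\sigma\in T'^\tau\setminus B'$. Then $\sigma\notin B$, so $\sigma$ has at least $pK^{g/4}$ children in $T'$, and it has fewer than $p$ children in $B$, hence in $B'$.

**Step 7: every path goes through every front.** By Steps 5 and 6, the sets $P_i,L_{i+1}$ and the labels $v(\rho)$ have the first two properties in (ii). For the third, let $T'_{i}$ consist of the prefixes of $\tau$ and the elements of $F_\rho$ for $\rho\in L_j$, $j<i$. This is a finite set. Every element of $T'\setminus T'_i$ is in $F_\rho$ for some $\rho\in L_j$ with $j\ge i$; it extends $\rho$, and $\rho$ extends an element of $L_i$. An infinite path $f\in[T']$ leaves the finite set $T'_{i+1}$, so it extends an element of $L_{i+1}$. This is (ii). $\square$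

Now we specialize twice. As usual, $\Psi^{\rho\oplus Z}(j)\downarrow$ within $|\rho|$ steps means that the computation halts within $|\rho|$ steps and asks about the first component of the oracle only at positions below $|\rho|$.

**Lemma 6 (sets).** Let $(T,B,\tau,p)$ be a condition of rank $s$ and $\Psi$ a Turing functional. There is an extension $(T',B',\tau',p')$ of rank $s+1$ such that either

* (i) for no $f\in[T']$ avoiding $B'$ is $\Psi^{f\oplus Z}$ total and $\{0,1\}$-valued; or
* (ii) there is a $Z$-guess list $(\theta_i)$ such that for every $f\in[T']$ avoiding $B'$ and every $i$ there is $n\in E_i$ with $\Psi^{f\oplus Z}\upharpoonright J_n=\theta_i(n)$.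

*Proof.* By (E) we may assume $|\tau|\ge s+1$. Apply Lemma 5, letting $C_n$ be the set of $\rho\in T^\tau$ such that $\Psi^{\rho\oplus Z}(j)\downarrow\in\{0,1\}$ within $|\rho|$ steps for all $j\in J_n$, with $\Lambda_n=2^{J_n}$ and $\ell_n(\rho)=\Psi^{\rho\oplus Z}\upharpoonright J_n$. Then $|\Lambda_n|=q(n)$.

If $\Psi^{f\oplus Z}$ is total and $\{0,1\}$-valued, then for every $n$ a sufficiently long initial segment of $f$ is in $C_n$. So the first alternative of Lemma 5 gives (i). In the second, let $E_i=\{n(\rho):\rho\in P_i\}$ and $\theta_i(n(\rho))=v(\rho)$. This is well defined because $\rho\mapsto n(\rho)$ is injective, and here different nodes get different blocks. By (4), $n(\rho)\ge|\rho|\ge i$, so $\min E_i\ge i$. Let $f\in[T']$. It extends some $\lambda\in L_{i+1}$, and $\lambda$ extends some $\rho\in P_i$ with $\lambda\in C_{n(\rho)}$ and $\ell_{n(\rho)}(\lambda)=v(\rho)$. Hence $\Psi^{f\oplus Z}\upharpoonright J_{n(\rho)}=v(\rho)=\theta_i(n(\rho))$. Paths in $[T']$ exist by (E), so every $E_i$ is nonempty. $\square$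

**Lemma 7 (functions).** Let $(T,B,\tau,p)$ be a condition of rank $s$ and $\Psi$ a Turing functional. There is an extension $(T',B',\tau',p')$ of rank $s+1$ such that either for no $f\in[T']$ avoiding $B'$ is $\Psi^{f\oplus Z}$ total, or there is a $Z$-computable function that majorizes $\Psi^{f\oplus Z}$ for every $f\in[T']$ avoiding $B'$.

*Proof.* By (E) assume $|\tau|\ge s+1$. Apply Lemma 5 with $C_n$ the set of $\rho\in T^\tau$ such that $\Psi^{\rho\oplus Z}(j)\downarrow$ within $|\rho|$ steps for all $j<n$, and with $\Lambda_n$ a one-element set. In the first alternative of Lemma 5, $\Psi^{f\oplus Z}$ is not total for any $f\in[T']$ avoiding $B'$. In the second, let $\lambda\in L_{i+1}$. It extends some $\rho\in P_i$ with $\lambda\in C_{n(\rho)}$, and by (4), $n(\rho)\ge|\rho|+1\ge i+1$. So $\Psi^{\lambda\oplus Z}(i)\downarrow$. The set $L_{i+1}$ is nonempty, since $[T']\neq\emptyset$ by (E), and every $f\in[T']$ extends an element of it. Hence $i\mapsto\max\{\Psi^{\lambda\oplus Z}(i):\lambda\in L_{i+1}\}$ is as required. $\square$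

## 9. The construction, and proof of Theorem 1

Let $Z=\emptyset$. Let $c_0$ be the initial condition, and let $c_{s+1}$ be the extension of $c_s$ of rank $s+1$ given by Lemma 6 for the functional $\Psi$ with $\Psi^{f\oplus\emptyset}=\Phi_s^f$. Let $f=\bigcup_s\tau_s$, and let $A$ be a set with $A\equiv_Tf$, for instance the graph of $f$, coded as a set of numbers.

**Step 1: $A$ is not AEWG.** By Lemma 4, almost no $X$ computes a weakly 1-$f$-generic set. As $f\equiv_TA$, by (1) almost no $X$ computes a weakly 1-$A$-generic set. This is (ii) of Theorem 1.

**Step 2: $A$ is dispersive.** Let $C\le_TA$ be a set, say $C=\Phi_s^f$. By Lemma 4, $f\in[T_{s+1}]$ and $f$ avoids $B_{s+1}$. Since $\Phi_s^f$ is total and $\{0,1\}$-valued, alternative (i) of Lemma 6 fails for $c_{s+1}$. So (ii) holds, and it says that $C$ is caught by an $\emptyset$-guess list. By Lemma 1, $H(\deg A,\deg X)=1$ for every $X$ that computes a weakly 1-generic set. By Lemma 2 almost every $X$ does. This is (i), and Theorem 1 is proved. $\blacksquare$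

## 10. Continuum many, computably dominated, and above any AEWG set

**Proof of Theorem 2(a).** Let $Z=\emptyset$. We build a condition $c_\alpha$ of rank $|\alpha|$ for every $\alpha\in2^{<\omega}$, starting with the initial condition $c_\emptyset$. Given $c_\alpha$, by (E) its stem has two different children in its tree that are not in its bad set. Extend the stem to each of them. This gives two conditions of rank $|\alpha|$ with incompatible stems. If $|\alpha|=2e$, apply Lemma 6 for $\Phi_e$ to both of them; if $|\alpha|=2e+1$, apply Lemma 7 for $\Phi_e$. Let $c_{\alpha0}$ and $c_{\alpha1}$ be the resulting extensions, of rank $|\alpha|+1$.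

For $x\in2^\omega$ let $f_x$ be the union of the stems of the $c_{x\upharpoonright s}$. Lemma 4 applies along each $x$, and every $\Phi_e$ is treated by Lemma 6, so the argument of Section 9 shows that a set $A_x\equiv_Tf_x$ satisfies (i) and (ii) of Theorem 1. If $\Phi_e^{f_x}$ is total, then the first alternative of Lemma 7 fails at the step from rank $2e+1$ to rank $2e+2$, because $f_x$ lies in the tree $T'$ of that step and avoids its $B'$. So $\Phi_e^{f_x}$ is majorized by a computable function. Hence $A_x$ is computably dominated. If $x\ne y$, then $f_x$ and $f_y$ extend incompatible stems, so $f_x\ne f_y$. Each degree contains only countably many functions, so the $2^{\aleph_0}$ functions $f_x$ have $2^{\aleph_0}$ different degrees. $\blacksquare$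

**Proof of Theorem 2(b).** Let $Z$ be AEWG, and use conditions relative to this $Z$. The objects $h$, $K$, $D_n$ and the initial condition are not changed. Let $c_{s+1}$ be given by Lemma 6 applied to $c_s$ and $\Psi=\Phi_s$. Let $f=\bigcup_s\tau_s$ and let $A$ be a set with $A\equiv_Tf\oplus Z$.

For dispersiveness, let $C\le_TA$ be a set, say $C=\Phi_s^{f\oplus Z}$. As in Section 9, alternative (i) of Lemma 6 fails for $c_{s+1}$, so $C$ is caught by a $Z$-guess list. By Lemma 1, $H(\deg A,\deg X)=1$ for every $X$ that computes a weakly 1-$Z$-generic set. Almost every $X$ does, because $Z$ is AEWG. For the other half, a weakly 1-$A$-generic set is weakly 1-$f$-generic by (1), and by Lemma 4 almost no set computes one. So $A$ is not AEWG. Finally $A\ge_TZ$, and $A\not\equiv_TZ$ because $Z$ is AEWG and $A$ is not. So $A>_TZ$. $\blacksquare$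

## 11. DNC functions and the computably dominated case

How does avoiding small c.e. sets, as in Section 5, relate to diagonal noncomputability? One direction is a neat coding.

**Lemma 8.** Let $p\ge1$ be computable and let $(D_n)$ be uniformly c.e. with $|D_n|<p(n)$. Every DNC function $d$ computes $f$ with $f(n)\notin D_n$ for all $n$.

*Proof.* Identify $\omega$ with $\omega^{p(n)}$ by a bijection that is computable uniformly in $n$. For $j<p(n)$ let $s(n,j)$ be a computable index such that $\varphi_{s(n,j)}(s(n,j))$ is the $j$th coordinate of the $j$th element enumerated in $D_n$, counting from $0$, and is undefined if there is no such element. Let $f(n)$ code $(d(s(n,j)))_{j<p(n)}$. If $f(n)$ were the $j$th element of $D_n$, then $j<p(n)$ and its $j$th coordinate would be $\varphi_{s(n,j)}(s(n,j))$ on the one hand and $d(s(n,j))$ on the other, which is impossible for DNC $d$. $\square$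

**Proof of Theorem 3(a).** Suppose $A$ computes a DNC function. By (2), Lemma 8 applies to the sets $\widehat D_n$ with $p=p_0$ and gives $f\le_TA$ with $f(n)\notin\widehat D_n$ for all $n$. By Lemma 3 almost no set computes a weakly 1-$f$-generic set. By (1) almost no set computes a weakly 1-$A$-generic set. $\blacksquare$

**Proof of Theorem 3(b).** Let $A$ be computably dominated.

**$(1)\Rightarrow(2)$: read off guesses from a generic.** Let $G\le_TX$ be weakly 1-$A$-generic; almost every $X$ computes such a $G$. Let $b$ be computable. Split $\omega$ computably into consecutive intervals $I_n$ with $2^{|I_n|}\ge b(n)$, and let $g(n)$ be the number below $2^{|I_n|}$ coded by $G\upharpoonright I_n$, reduced modulo $b(n)$. Let $u\in\prod_nb(n)$ be $A$-computable. For each $N$, the set of strings $\alpha$ such that for some $n\ge N$, $I_n\subseteq\operatorname{dom}\alpha$ and $\alpha\upharpoonright I_n$ codes a number congruent to $u(n)$ modulo $b(n)$ is $\Sigma^0_1(A)$. It is dense, since every value below $b(n)$ has a code on $I_n$. So $g(n)=u(n)$ for infinitely many $n$.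

**$(2)\Rightarrow(3)$: a DNC function avoids all popular values.** Suppose $A$ computes a DNC function. Let
$$D'_n=\{v:\exists e\le n\ \ \mu\{X:\Phi_e^X(n)\downarrow=v\}>2^{-n}\}.$$
For each $e$ the classes $\{X:\Phi_e^X(n)\downarrow=v\}$ are disjoint in $v$, so $D'_n$ has fewer than $(n+1)2^n$ elements, and these sets are uniformly c.e. By Lemma 8 there is $f\le_TA$ with $f(n)\notin D'_n$ for all $n$. Since $A$ is computably dominated, $f(n)<b(n)$ for all $n$ and some computable $b$. For each $e$ and $n\ge e$, $\mu\{X:\Phi_e^X(n)\downarrow=f(n)\}\le2^{-n}$. By the Borel–Cantelli lemma, and a union over $e$, almost no $X$ computes a function infinitely often equal to $f$. But $f$ is an $A$-computable element of $\prod_nb(n)$, so (2) fails.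

**$(3)\Rightarrow(4)$: turn a dense $\Sigma^0_1(A)$ set into a dense c.e. set.** Let $W$ be dense and $\Sigma^0_1(A)$, and let $G$ be weakly 1-generic. We look for an initial segment of $G$ in $W$.

First we choose universal continuations. There is an $A$-computable function $w$ assigning to $\ell$ a string $w(\ell)$ such that for every $\sigma'$ with $|\sigma'|\le\ell$, $\sigma'w(\ell)$ has a prefix in $W$: start with the empty string, treat the finitely many $\sigma'$ one after another, and for each of them lengthen the current string until $\sigma'$ followed by it is in $W$; later lengthening does no harm to the $\sigma'$ already treated. As $A$ is computably dominated there is a computable $\hat w$ with $|w(\ell)|\le\hat w(\ell)$. Let $\ell(0)=0$ and $\ell(e+1)=\ell(e)+\hat w(\ell(e))+1$, and let $g(e)$ be the code of $w(\ell(e))$. Then $\ell$ is computable and $g\le_TA$.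

Next we guess $g$ computably. By (3), $g(e)=\varphi_e(e)$ for infinitely many $e$, since otherwise a finite modification of $g$ would be DNC. So the function that sends $N$ to the least $s>N$ such that $\varphi_{e,s}(e)\downarrow=g(e)$ for some $e\in(N,s)$ is total, and it is $A$-computable. Hence it is majorized by a computable function $t$ with $t(N)>N$. Let $N_0=0$ and $N_{i+1}=t(N_i)$. For each $i$ there is $e\in(N_i,N_{i+1})$ with $\varphi_{e,N_{i+1}}(e)\downarrow=g(e)$. For $e\in(N_i,N_{i+1})$ let $\kappa_e$ be the string coded by $\varphi_{e,N_{i+1}}(e)$ if this converges and the string has length at most $\hat w(\ell(e))$, and let $\kappa_e=\emptyset$ otherwise. The map $e\mapsto\kappa_e$ is computable.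

Finally we concatenate all guesses of one interval. Let
$$V=\{\sigma\,\kappa_{N_i+1}\kappa_{N_i+2}\cdots\kappa_{N_{i+1}-1}:\ i\in\omega,\ |\sigma|\le\ell(N_i+1)\}.$$
This set is c.e. It is dense: given $\beta$, take $i$ with $\ell(N_i+1)\ge|\beta|$ and $\sigma=\beta$. So $G$ has an initial segment in $V$, given by some $\sigma$ and $i$. Take $e\in(N_i,N_{i+1})$ with $\varphi_{e,N_{i+1}}(e)\downarrow=g(e)$. Since $|w(\ell(e))|\le\hat w(\ell(e))$, we have $\kappa_e=w(\ell(e))$. Let $\sigma'$ be the part of the string before $\kappa_e$. Its length is at most
$$\ell(N_i+1)+\sum_{N_i<e'<e}\hat w(\ell(e'))\ \le\ \ell(e).$$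
So $\sigma'\kappa_e=\sigma'w(\ell(e))$ has a prefix in $W$, and this prefix is an initial segment of $G$. As $W$ was arbitrary, $G$ is weakly 1-$A$-generic.

**$(4)\Rightarrow(1)$.** This is Lemma 2. $\blacksquare$

**Remark 2 (one bound against all bounds).** For computably dominated $A$, Theorem 3(b) says that AEWG amounts to guessing $A$-computable functions infinitely often below every computable bound. Dispersiveness already follows from guessing below the single bound $q(n)=2^{n\cdot n!}$. Indeed, let $X$ compute $g$ with $g(n)\in2^{J_n}$ for $n\ge1$ such that for each $C\le_TA$, $g(n)=C\upharpoonright J_n$ infinitely often. Let $G\le_TX$ be complementary to $g(n)$ on each $J_n$. Then $G$ opposes each $C\le_TA$ on infinitely many blocks, and Steps 2 and 3 of the proof of Lemma 1 give $H(\deg A,\deg X)=1$. A computably dominated set $A$ as constructed for Theorem 2(a) has this single-bound property for almost every $X$: for each $C\le_TA$ there is an $\emptyset$-guess list catching $C$, and if we omit the word "complement" in the definition of $V_N$ in Step 1 of that proof, we see that every weakly 1-generic $G$ satisfies $G\upharpoonright J_n=C\upharpoonright J_n$ for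 infinitely many $n$. Since $A$ is not AEWG, condition (2) of Theorem 3(b) fails for $A$ at some other computable bound.
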